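# Finite sets of operators against bounded propagation: a canonical map in controlled $K$-homology that is not onto

Throughout, $\mathbb N=\{0,1,2,\dots\}$.

## 1. Propagation, the uniform Roe algebra, chain geodesic spaces

**Definition (the spaces).** $X$ is a discrete proper metric space: points are isolated and closed balls are compact, so closed balls are finite and $X$ is countable. It has *bounded geometry*: for every $r\ge 0$
$$N_r=\sup_{x\in X}|\{y: d(x,y)\le r\}|<\infty .$$

For $X=\mathbb Z$ we have $N_r=2\lfloor r\rfloor+1$. A star with infinitely many leaves at distance $1$ from its center is not allowed, since a ball of radius $1$ is infinite.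

**Definition (propagation).** An operator $T$ on $\ell^2(X)$ has matrix entries $T_{xy}=\langle T\delta_y,\delta_x\rangle$, and its propagation is $\sup\{d(x,y):T_{xy}\ne0\}$. For $r\ge0$ let $\mathbb C_u^*[X]_r$ be the space of bounded operators of propagation at most $r$, and $E_r$ its unit ball. The *uniform Roe algebra* $C_u^*(X)$ is the norm closure of $\bigcup_r\mathbb C_u^*[X]_r$.

On $\mathbb Z$, the set $E_0$ consists of the diagonal contractions, and the shift $w\delta_k=\delta_{k+1}$ lies in $E_1$. The operator $a=\frac12\sum_{k\ge0}2^{-k}w^k$ has infinite propagation, but its truncations converge to it in norm, so $a\in C_u^*(\mathbb Z)$.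

**Definition (chain geodesic).** $X$ is $(m,C)$-chain geodesic ($m,C>0$) if any $x,y\in X$ are joined by points $x=x_0,x_1,\dots,x_n=y$ with $d(x_{i-1},x_i)\le m$ for all $i$ and $\sum_i d(x_{i-1},x_i)\le C\,d(x,y)$.

The vertex set of a connected graph with its path metric is $(1,1)$-chain geodesic: use a geodesic. The subset $\{k^2:k\in\mathbb N\}\subset\mathbb Z$ is not chain geodesic for any $(m,C)$, because its gaps $2k+1$ are unbounded and no chain with steps $\le m$ crosses a gap longer than $m$.

## 2. Cycles that almost commute with a set of operators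

Put $H=\ell^2(X)\otimes\ell^2(\mathbb N)$, a separable Hilbert space. Let $a\in C_u^*(X)$ act on $H$ as $a\otimes1$ and diagonally on $H^n=H\otimes\mathbb C^n$. We still write $a$ for this operator. It commutes with every scalar matrix in $M_n(\mathbb C)$. Let $K(H)$ be the compact operators.

**Definition ($\varepsilon$-cycles).** Let $F\subseteq C_u^*(X)$ and $\varepsilon>0$.

- An *even $\varepsilon$-cycle* for $F$ is a projection $p\in M_n(B(H))$ with $p-q\in M_n(K(H))$ for some scalar projection $q\in M_n(\mathbb C)$, and $\|[p,a]\|<\varepsilon$ for all $a\in F$.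
- An *odd $\varepsilon$-cycle* for $F$ is a unitary $u\in M_n(B(H))$ with $u-1\in M_n(K(H))$ and $\|[u,a]\|<\varepsilon$ for all $a\in F$.

Cycles are identified under $p\sim\mathrm{diag}(p,0)$, respectively $u\sim\mathrm{diag}(u,1)$, and under homotopy through such cycles. Direct sum makes the classes an abelian monoid. $K^0_\varepsilon(F)$ and $K^1_\varepsilon(F)$ are the Grothendieck groups: elements are formal differences, and $[a]=[b]$ as soon as $[a]+[c]=[b]+[c]$ for some $c$.

*Even example.* On $X=\mathbb Z$, let $\xi\in\ell^2(\mathbb Z)$ be the normalized indicator function of $N$ consecutive points, and let $p$ be the rank-one projection onto $\xi\otimes e_0$; here $q=0$. With the shift $w$, the operator $[p,w]w^*=p-wpw^*$ is a difference of two rank-one projections, so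
$$\|[p,w]\|=\sqrt{1-|\langle w\xi,\xi\rangle|^2}=\sqrt{1-(1-\tfrac1N)^2}.$$
For $N=1$ this equals $1$. For large $N$ it is small: a cycle for small $\varepsilon$ must be spread out.

*Odd example.* On $X=\mathbb Z$ let $f^L(k)=\exp\bigl(2\pi i\min(\max(k,0)/L,1)\bigr)$ for an integer $L\ge1$. Let $\tilde f^L$ be multiplication by $f^L$ on $\ell^2(\mathbb Z)\otimes e_0$ and the identity on $\ell^2(\mathbb Z)\otimes e_0^\perp$. Then $\tilde f^L-1$ has finite rank, and $\|[\tilde f^L,w]\|=|e^{2\pi i/L}-1|=2\sin(\pi/L)$. So $\tilde f^L$ is a $1$-cycle for $\{w\}$ exactly when $L>6$ or $L=1$; for $L=1$ it is the identity.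

## 3. Two inverse limits and the map between them

**Definition (the index set).** $\mathcal X$ is the set of pairs $(F,\varepsilon)$ with $F$ a subset of the unit ball of $C_u^*(X)$ and $\varepsilon>0$. Write $(F,\varepsilon)\le(G,\delta)$ if for every $a\in F$ there is $b\in G$ with $\delta+2\|a-b\|\le\varepsilon$.

If $(F,\varepsilon)\le(G,\delta)$ and $p$ is a $\delta$-cycle for $G$, then $\|[p,a]\|\le\|[p,b]\|+2\|a-b\|<\varepsilon$. So $p$ is an $\varepsilon$-cycle for $F$, and forgetting gives a homomorphism $\phi^{(G,\delta)(F,\varepsilon)}:K^*_\delta(G)\to K^*_\varepsilon(F)$. The relation is transitive: if $b$ serves $a$ and $c$ serves $b$, then $\gamma+2\|a-c\|\le(\gamma+2\|b-c\|)+2\|a-b\|\le\delta+2\|a-b\|\le\varepsilon$. The maps $\phi$ are compatible under composition. Any two pairs $(G_1,\delta_1),(G_2,\delta_2)$ are dominated by $(G_1\cup G_2,\min(\delta_1,\delta_2))$.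

*Example.* If $F\subseteq G$ and $\delta\le\varepsilon$, then $(F,\varepsilon)\le(G,\delta)$: take $b=a$.

**Definition (the two limits).** Let $\mathcal X_r\subseteq\mathcal X$ be the pairs with $F\subseteq E_r$, and $\mathcal X'\subseteq\mathcal X$ the pairs with $F$ finite. Put
$$QK^*_r(X)=\varprojlim_{\mathcal X_r}K^*_\varepsilon(F),\qquad QK^*(X)=\varprojlim_{r\to\infty}QK^*_r(X),\qquad \mathcal L^*(X)=\varprojlim_{\mathcal X'}K^*_\varepsilon(F).$$
An element of an inverse limit is a coherent family, one class for each index, matched by the maps $\phi$. The double limit $QK^*(X)$ is identified with the inverse limit over $\bigcup_r\mathcal X_r$.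

We recall that restricting coherent families to a cofinal subset of a directed index set is an isomorphism of inverse limits.

*Example.* For $g\in QK^1(\mathbb Z)$, the component $g_{(E_1,\varepsilon)}$ is represented by differences of unitaries almost commuting with *all* contractions of propagation at most $1$, simultaneously. A component of an element of $\mathcal L^1(\mathbb Z)$ only faces finitely many operators at a time, but these may have infinite propagation.

**Definition (the canonical map).** Let $g$ be a coherent family over $\bigcup_r\mathcal X_r$ and $(F,\varepsilon)\in\mathcal X'$. Approximate each element of $F$ in norm by an element of some $E_r$. This gives $(G,\delta)\in\mathcal X_r$ with $(F,\varepsilon)\le(G,\delta)$. Set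
$$\Xi(g)_{(F,\varepsilon)}=\phi^{(G,\delta)(F,\varepsilon)}(g_{(G,\delta)}),\qquad \Xi:QK^*(X)\longrightarrow\mathcal L^*(X).$$

The approximation exists: if $b$ has finite propagation and $\|a-b\|<\eta$ with $\|a\|\le1$, then $b/\max(1,\|b\|)$ is a contraction within $2\eta$ of $a$, and since $F$ is finite one $r$ serves all of $F$. Two choices of $(G,\delta)$ are dominated by a third in $\bigcup_r\mathcal X_r$, so by coherence the value does not depend on the choice.

*Example.* For $a=\frac12\sum_{k\ge0}2^{-k}w^k$ on $\mathbb Z$, the truncation $b=\frac12\sum_{k\le m}2^{-k}w^k$ lies in $E_m$ and $\|a-b\|\le2^{-m-1}$. If $2^{-m}\le\varepsilon/2$, then $(\{a\},\varepsilon)\le(\{b\},\varepsilon/2)\in\mathcal X_m$, so $\Xi(g)_{(\{a\},\varepsilon)}$ is the image of $g_{(\{b\},\varepsilon/2)}$.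

## 4. Is $\Xi$ an isomorphism on chain geodesic spaces?

Does a coherent system of classes, each tested against finitely many operators, come from a coherent system of classes each tested against a whole ball $E_r$? The paper of Hao Guo, Chenxi Wang, Guoliang Yu, "Quantitative $K$-homology of uniform Roe algebras", arXiv:2610.34050 (2026), is the source of the following problem.

**Conjecture.** Let $X$ be a discrete proper metric space with bounded geometry which is $(m,C)$-chain geodesic. Then the canonical map $\Xi$ is an isomorphism.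

The conjecture is false. The spaces on which it fails share a property.

**Property $(*)$.** There are $B_n\subseteq X$ and injective maps $\gamma_n:\mathbb Z\to X$ ($n\in\mathbb N$) such that

- (a) for every $R$: $\sup_n|\{x\in B_n:d(x,X\setminus B_n)\le R\}|<\infty$;
- (b) the images of the $\gamma_n$ are pairwise disjoint and $s:=\sup_{n,j}d(\gamma_n(j),\gamma_n(j+1))<\infty$;
- (c) $\gamma_n(j)\in B_n$ for all large $j$, and $\gamma_n(j)\notin B_n$ for all $j$ near $-\infty$; for $i\ne n$, $\gamma_i(j)\notin B_n$ for all large $|j|$.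

**Example (the comb).** Let $X_0=\mathbb N\times\mathbb Z$ with $d((n,k),(n,k'))=|k-k'|$ and $d((n,k),(n',k'))=|k|+|n-n'|+|k'|$ for $n\ne n'$. This is the path metric of the tree with edges $(n,k)-(n,k+1)$ and $(n,0)-(n+1,0)$, whose degrees are at most $4$. So $X_0$ is discrete, proper, of bounded geometry and $(1,1)$-chain geodesic. It has $(*)$ with $B_n=\{(n,k):k\ge1\}$, $\gamma_n(j)=(n,j)$ and $s=1$. Indeed $d((n,k),X_0\setminus B_n)=k$ for $k\ge1$, so the set in (a) has at most $\lfloor R\rfloor$ elements; (b) and (c) are immediate.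

*A space without $(*)$.* The line $\mathbb Z$ does not have $(*)$. An injective path leaves every finite set as $j\to+\infty$, so once $|\gamma_n(j)|>s$ for good, a step of length at most $s$ cannot change its sign, and $\gamma_n(j)$ tends to $+\infty$ or to $-\infty$. A path tending to $+\infty$ meets $(t,t+s]$ for every sufficiently large integer $t$. That interval has $\lfloor s\rfloor$ integers, so at most $\lfloor s\rfloor$ disjoint paths tend to $+\infty$, and likewise for $-\infty$. There is no room for infinitely many. (We claim nothing about $\Xi$ for $\mathbb Z$.)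

**Theorem 1.** If $X$ has $(*)$, then $\Xi:QK^1(X)\to\mathcal L^1(X)$ is not surjective, and its cokernel contains a free abelian group of rank $2^{2^{\aleph_0}}$. Moreover $|\mathcal L^1(X)|=2^{2^{\aleph_0}}$, while $|QK^*(X)|\le2^{\aleph_0}$ for every $X$. So the two groups are not even abstractly isomorphic. With $X=X_0$ this disproves the conjecture.

**Theorem 2.** Every finitely generated group with infinitely many ends, with a word metric (which is $(1,1)$-chain geodesic), has $(*)$. So the conjecture fails for it, e.g. for the free group $F_2$.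

**Theorem 3.** If $X$ has $(*)$, all statements of Theorem 1 hold in degree $0$ for $X\times\mathbb Z$ (with the $\ell^1$-metric). There is a $(1,1)$-chain geodesic space of bounded geometry for which they hold in both degrees.

These notes do not decide whether $\Xi$ is injective, and they do not classify the infinite chain geodesic spaces, if any, for which $\Xi$ is an isomorphism.

## 5. Finite spaces, the failure of compactness, and a single tooth

**Finite $X$.** Here $\Xi$ is an isomorphism. For $r\ge\operatorname{diam}X$, $E_r$ is the whole unit ball of $B(\ell^2X)$, so $\bigcup_r\mathcal X_r=\mathcal X$. The unit ball is norm compact. Given $(F,\varepsilon)$, let $G$ be a finite $\varepsilon/4$-net of it. Every $a\in F$ has $b\in G$ with $\frac\varepsilon2+2\|a-b\|\le\varepsilon$, so $(F,\varepsilon)\le(G,\varepsilon/2)\in\mathcal X'$. Thus $\mathcal X'$ is cofinal in $\mathcal X$, and $\Xi$ is the restriction to a cofinal subset.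

**Where this proof stops.** The natural attempt for infinite $X$ is to dominate $(E_r,\varepsilon)$ by a pair with a finite set. This already fails for $(E_0,1)$. Suppose $(E_0,1)\le(G,\delta)$ with $G$ finite. Each diagonal projection $a$ has some $b\in G$ with $\|a-b\|<\frac12$. Distinct diagonal projections are at distance $1$, so they need distinct $b$'s, but there are infinitely many diagonal projections. This stops the cofinality proof and is not yet a counterexample. To get one we need a coherent family over finite sets that really uses the missing compactness.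

**One tooth gives nothing.** On the comb, copy the odd example onto the $n$-th tooth:
$$f^{n,L}(n,k)=\exp\bigl(2\pi i\min(\max(k,0)/L,1)\bigr),\qquad f^{n,L}=1\text{ off the }n\text{-th tooth}.$$
Let $\tilde f^{n,L}$ be the associated operator. For $b\in E_r$ the commutator $[\tilde f^{n,L},b]$ has entries $(f(x)-f(y))b_{xy}$, each of modulus at most $2\pi r/L$, with at most $N_r$ nonzero entries per row and column. The Schur test says that a (block) matrix with at most $N$ nonzero blocks in each row and column, each of norm at most $c$, has norm at most $Nc$. Hence $\|[\tilde f^{n,L},b]\|\le2\pi rN_r/L$ *for all $b\in E_r$ at once*. For fixed $n$, set $g^n_{(G,\delta)}=[\tilde f^{n,L}]$ for $(G,\delta)\in\mathcal X_r$ and any $L$ with $2\pi rN_r/L<\delta$. This does not depend on $L$, since $L$ can be moved continuously. It is coherent, since one large $L$ serves two indices. So $g^n\in QK^1(X_0)$, and $\Xi(g^n)$ is again represented by $\tilde f^{n,L}$ with $L$ large. Each single tooth gives a class in the image of $\Xi$.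

Using all teeth at once fails as well: the product of the $f^{n,L}$ over all $n$ differs from $1$ at infinitely many points by a fixed amount, so (for $L\geq 2$) it is not a compact perturbation of $1$.

**A limit over the teeth.** We therefore look for a limit of the classes of $\tilde f^{n,L}$ as $n\to\infty$. Two facts, both proved below, make this work.

- Against a *finite* set $F$, the classes of $\tilde f^{n,L}$, $n\in\mathbb N$, take only finitely many values in $K^1_\varepsilon(F)$. An operator of finite propagation looks like a finite matrix near the finite set where $f^{n,L}\ne1$, of size bounded in $n$. Up to small error there are only finitely many such matrices, and two teeth with nearly equal matrices can be rotated into each other. A sequence with finitely many values has a limit along any ultrafilter, and these limits are coherent.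
- Against $E_1$ the classes are pairwise different. For each $M\subseteq\mathbb N$, shifting exactly the teeth in $M$ is a unitary $w_M\in E_1$, and an integer invariant of the pair $(u,w_M)$ detects whether $n\in M$. A cycle for $E_1$ is one operator, hence concentrated up to small error on a finite set, while a free ultrafilter limit is concentrated on no finite set of teeth.

We first build the integer.

## 6. The integer $\kappa_w(u)$ of an almost commuting pair

Let $w$ be a unitary of $C_u^*(X)$, acting on all $H^n$. Let $\mathcal U_f$ be the set of unitaries $v$ on $H^n$ (any $n$) with $v-1$ of finite rank. For $v\in\mathcal U_f$ with $\|[v,w]\|<2$ put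
$$\kappa_w(v)=\frac1{2\pi i}\operatorname{Tr}\operatorname{Log}(wvw^*v^*).\tag{1}$$

**Step 1 (the formula makes sense and gives an integer).** We have $wvw^*v^*-1=[w,v]w^*v^*$, of norm $\|[w,v]\|<2$. So $-1$ is not in the spectrum of the unitary $wvw^*v^*$, which is $1$ plus finite rank. Its principal logarithm exists and has finite rank. Let $V$ be a finite-dimensional space containing the ranges of $v-1$ and $wvw^*-1$. A unitary $y$ is normal, so $\operatorname{ran}(y-1)$, when finite-dimensional, is the orthogonal complement of $\ker(y-1)$. Hence $v$ and $wvw^*$ preserve $V$ and are $1$ on $V^\perp$, and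
$$\exp\operatorname{Tr}\operatorname{Log}(wvw^*v^*)=\det(wvw^*|_V)\det(v|_V)^{-1}=1,$$
because $v$ and $wvw^*$ have the same eigenvalues $\neq1$ with multiplicity. So $\kappa_w(v)\in\mathbb Z$.

*Example.* On $X=\mathbb Z$ with the shift $w$ and $v=\tilde f^4$ from Section 2, $\|[v,w]\|=\sqrt2<2$. The operator $wvw^*v^*$ is diagonal with entry $f^4(k-1)\overline{f^4(k)}$ at $\delta_k\otimes e_0$, which is $e^{-2\pi i/4}$ for $k=1,2,3,4$ and $1$ otherwise. The sum of the logarithms is $-2\pi i$, so $\kappa_w(\tilde f^4)=-1$.

**Step 2 (local constancy on $\mathcal U_f$).** Let $v,v'\in\mathcal U_f$ with $\|v-v'\|<\eta\le1$ and $\|[v,w]\|\le2-2\eta$. We show $\kappa_w(v)=\kappa_w(v')$. Write $v^*v'=e^{iA}$ with $A=A^*$ of finite rank and $\|A\|<\pi$, and let $v_\tau=ve^{i\tau A}$, $0\le\tau\le1$. For real $|\alpha|\le\pi$ the number $|e^{i\tau\alpha}-1|=2|\sin(\tau\alpha/2)|$ is nondecreasing in $\tau\in[0,1]$, so $\|v_\tau-v\|\le\|v'-v\|<\eta$. Hence $\|[v_\tau,w]\|<2$. Put $V_0=\operatorname{ran}(v-1)+\operatorname{ran}A$. Since $v_\tau-1=v(e^{i\tau A}-1)+(v-1)$ has range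 in $V_0$, the unitary $v_\tau$ is $1$ on $V_0^\perp$, and $wv_\tau w^*$ is $1$ on $(wV_0)^\perp$. So everything takes place on the fixed finite-dimensional space $V_0+wV_0$, where $\tau\mapsto\operatorname{Tr}\operatorname{Log}(wv_\tau w^*v_\tau^*)$ is continuous. Thus $\tau\mapsto\kappa_w(v_\tau)$ is continuous and integer valued, hence constant.

**Step 3 (extension to compact perturbations of $1$).** Let $u$ be unitary with $u-1$ compact and $\|[u,w]\|<1$. Eigenvalues of $u$ accumulate only at $1$, and those $\ne1$ have finite multiplicity. Replacing the eigenvalues close to $1$ by $1$ gives $v\in\mathcal U_f$ arbitrarily close to $u$. Define $\kappa_w(u):=\kappa_w(v)$ for any $v\in\mathcal U_f$ with $\|u-v\|<\frac18$. Two choices satisfy $\|v-v'\|<\frac14$ and $\|[v,w]\|<1+\frac28=\frac54<2-2\cdot\frac14$. So Step 2 with $\eta=\frac14$ shows that $\kappa_w(u)$ is well defined. If $u\in\mathcal U_f$ we may take $v=u$, so (1) still holds. If $\|u-u'\|<\frac1{16}$, then a $v$ with $\|u-v\|<\frac1{16}$ serves for both. So $\kappa_w$ is locally constant in norm, hence constant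 along homotopies of $1$-cycles for $\{w\}$. It is additive for direct sums, and $\kappa_w(1)=0$. We have proved the first sentence of the following lemma.

**Lemma 1.** $\kappa_w$ defines a homomorphism $K^1_1(\{w\})\to\mathbb Z$. Furthermore, for unitaries $u,u'$ on $H^n$ with $u-1,u'-1$ compact:

1. If $\|[u,w]\|+\|[u',w]\|<1$, then $\kappa_w(uu')=\kappa_w(u)+\kappa_w(u')$. In particular $\kappa_w(u^*)=-\kappa_w(u)$ if $2\|[u,w]\|<1$.
2. If $\|[u,w]\|<1$ and $Z$ is a unitary on $H^n$ commuting with $w$, then $\kappa_w(ZuZ^*)=\kappa_w(u)$.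

**Proof.** For 1, let $R_t$ be the scalar rotation of $\mathbb C^n\oplus\mathbb C^n$ by angle $t\in[0,\frac\pi2]$. It commutes with $w$. The path $\mathrm{diag}(u,1)R_t\,\mathrm{diag}(u',1)R_t^*$ consists of compact perturbations of $1$ whose commutator with $w$ has norm at most $\|[u,w]\|+\|[u',w]\|<1$. It runs from $\mathrm{diag}(uu',1)$ to $\mathrm{diag}(u,u')$. Apply homotopy invariance and additivity. For the last part, $\|[u^*,w]\|=\|u^*[w,u]u^*\|=\|[u,w]\|$, and $\kappa_w(uu^*)=0$.

For 2, $\|[ZuZ^*,w]\|=\|[u,w]\|$. If $v$ approximates $u$, then $ZvZ^*$ approximates $ZuZ^*$, and $w(ZvZ^*)w^*(ZvZ^*)^*=Z(wvw^*v^*)Z^*$ has the same trace of the logarithm. $\square$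

For a permutation $\sigma$ of $X$ with $\sup_xd(x,\sigma x)<\infty$ let $w_\sigma\delta_x=\delta_{\sigma x}$, a unitary of finite propagation.

**Lemma 2 (locality).** Let $u$ be a unitary on $H^n$ with $u-1$ compact. There is a finite $S\subseteq X$ such that $\kappa_{w_\sigma}(u)=0$ whenever $\sigma$ fixes $S$ pointwise and $\|[u,w_\sigma]\|<1$.

**Proof.** Let $P_S$ be the projection onto $\ell^2(S)\otimes\ell^2(\mathbb N)\otimes\mathbb C^n$. As $S$ grows, $P_S\to1$ strongly, and since $u-1$ is compact, $P_S(u-1)P_S\to u-1$ in norm. Fix $0<\delta<\frac1{32}$ and a finite $S$ such that $y=1+P_S(u-1)P_S$ satisfies $\|y-u\|<\delta$. Then $y$ is invertible, and $\bigl|\|y\xi\|-\|\xi\|\bigr|\le\delta\|\xi\|$ gives $\||y|-1\|\le\delta$. The unitary $y|y|^{-1}$ satisfies $\|y|y|^{-1}-y\|=\|1-|y|\|\le\delta$, so it is within $2\delta$ of $u$. Since $y^*y\in1+$compacts, we have $|y|\in1+$compacts, and so $y|y|^{-1}\in1+$compacts. Finally $y$ commutes with $P_S$ and is $1$ on the range of $1-P_S$, so the same holds for $y|y|^{-1}$. Replacing its eigenvalues near $1$ by $1$ gives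 $v\in\mathcal U_f$ with $\|u-v\|<\frac18$ and $v=1$ off $P_SH^n$.

The choice of $S$ and $v$ did not involve $\sigma$. If $\sigma$ fixes $S$ pointwise, then $w_\sigma$ is the identity on $P_SH^n$ and preserves its complement, where $v=1$. So $w_\sigma vw_\sigma^*v^*=1$. If also $\|[u,w_\sigma]\|<1$, then $\kappa_{w_\sigma}(u)=\kappa_{w_\sigma}(v)=0$. $\square$

## 7. Uniform families and a pigeonhole for finite sets of operators

We treat both degrees together. Let $\mathcal P$ be either the unitary group of $M_k(\mathbb C)$ with $P_\infty=1$ (odd case), or the set of projections in $M_k(\mathbb C)$ with a fixed $P_\infty=q\in\mathcal P$ (even case). A function $P:X\to\mathcal P$ equal to $P_\infty$ off a finite set defines $\tilde P\in M_k(B(H))$: it sends $\delta_x\otimes e_0\otimes\zeta$ to $\delta_x\otimes e_0\otimes P_x\zeta$, and it is $P_\infty$ on $\ell^2(X)\otimes e_0^\perp\otimes\mathbb C^k$. Then $\tilde P-P_\infty$ has finite rank.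

**Definition (uniform family).** A uniform family consists of functions $P^{n,L}:X\to\mathcal P$ ($n\in\mathbb N$, real $L\ge1$) such that

- (U1) $P^{n,L}=P_\infty$ off a finite set $T_{n,L}$, and $\sup_n|T_{n,L}|<\infty$ for each $L$;
- (U2) $\|P_x^{n,L}-P_y^{n,L}\|\le c(1+d(x,y))/L$ with $c$ independent of $n,L,x,y$;
- (U3) for each $n$, $L\mapsto P^{n,L}$ is continuous for the sup norm over $X$;
- (U4) for each $L$, the set $\{P_x^{n,L}:n\in\mathbb N,x\in X\}$ is finite.

*Example.* On the comb, the functions $f^{n,L}$ of Section 5 (for real $L\ge1$) form an odd uniform family with $k=1$. One may take $T_{n,L}=\{(n,j):0<j<L\}$ and $c=2\pi$. The values are $1$ and $e^{2\pi ij/L}$ with integers $0<j<L$. For $L$ in a bounded interval only finitely many $j$ matter, so continuity in $L$ is uniform over $X_0$.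

**Lemma 3.** Let $(P^{n,L})$ be a uniform family and $(F,\varepsilon)\in\mathcal X'$. There is $L_0$ such that for all $L\ge L_0$ and all $n$, $\tilde P^{n,L}$ is an $\varepsilon$-cycle for $F$. Its class $c_n(F,\varepsilon)\in K_\varepsilon^*(F)$ does not depend on $L\ge L_0$, and $\{c_n(F,\varepsilon):n\in\mathbb N\}$ is finite.

**Step 1 (they are cycles, with room to spare).** For $a\in F$ choose $b_a$ of finite propagation with $\|a-b_a\|<\varepsilon/16$. Let $r$ bound these propagations and let $\beta_0=\max_a\|b_a\|$. The commutator $[\tilde P^{n,L},b_a]$ vanishes on $\ell^2(X)\otimes e_0^\perp\otimes\mathbb C^k$, where $\tilde P^{n,L}=P_\infty$ is scalar. On $\ell^2(X)\otimes e_0\otimes\mathbb C^k$ it has blocks $(P_x-P_y)(b_a)_{xy}$, at most $N_r$ nonzero ones per row and column, each of norm at most $c(1+r)\beta_0/L$. By the Schur test its norm is at most $N_rc(1+r)\beta_0/L$. Choose $L_0\geq 1$ making this at most $\varepsilon/4$ for $L\ge L_0$. Then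
$$\|[\tilde P^{n,L},b_a]\|\le\tfrac\varepsilon4,\qquad\|[\tilde P^{n,L},a]\|\le\tfrac\varepsilon4+\tfrac{2\varepsilon}{16}<\varepsilon\qquad(L\ge L_0).\tag{2}$$
By (U3), moving $L$ within $[L_0,\infty)$ is a homotopy of $\varepsilon$-cycles for $F$, so the class does not depend on $L$.

**Step 2 (sorting the indices $n$ into finitely many types).** Fix $L=L_0$ and write $P^n,T_n$. Let $S_n$ be the closed $r$-neighborhood of $T_n$, so $|S_n|\le N_r\sup_m|T_m|$. Let $N\ge1$ bound all $|S_n|$, put $\eta=\varepsilon/(16N)$, and enumerate $S_n=\{s_1^n,s_2^n,\dots\}$. The numbers $|S_n|$ are bounded. The values of $P^n$ lie in a finite set by (U4). The matrix entries of the finitely many $b_a$ lie in a disc of radius $\beta_0$, which is a finite union of sets of diameter at most $\eta$. By pigeonhole $\mathbb N$ is a finite union of sets $A$ such that for $n,n'\in A$: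

- $|S_n|=|S_{n'}|=:N'\le N$;
- the indices $i$ with $s_i^n\in T_n$ and those with $s_i^{n'}\in T_{n'}$ form the same set $\theta$;
- $P^n(s_i^n)=P^{n'}(s_i^{n'})$ for all $i$;
- $|(b_a)_{s_i^ns_j^n}-(b_a)_{s_i^{n'}s_j^{n'}}|\le\eta$ for all $i,j$ and all $a\in F$.

It remains to show $c_n(F,\varepsilon)=c_{n'}(F,\varepsilon)$ for $n,n'$ in the same $A$. Write $s_i=s_i^n$ and $s_i'=s_i^{n'}$.

**Step 3 (rotating one copy into the other).** We build a path from $\tilde P^n\oplus P_\infty$ to $P_\infty\oplus\tilde P^{n'}$. For $t\in[0,\frac\pi2]$ let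
$$V_t:\mathbb C^{N'}\otimes\mathbb C^k\to H^k\oplus H^k,\quad V_t(\epsilon_i\otimes\zeta)=\cos t\,(\delta_{s_i}\otimes e_0\otimes\zeta)\oplus\sin t\,(\delta_{s_i'}\otimes e_0\otimes\zeta).$$
These are isometries, since the $s_i$ are distinct, the $s'_i$ are distinct, and $\cos^2t+\sin^2t=1$. The two summands keep the copies apart even if the sets $S_n,S_{n'}$ overlap. Put
$$D=\bigoplus_i(P^n(s_i)-P_\infty),\qquad U_t=(P_\infty\oplus P_\infty)+V_tDV_t^*.$$
$D$ is supported on the indices in $\theta$, and $\|D\|\le2$. Since $V_t(1\otimes P_\infty)=(P_\infty\oplus P_\infty)V_t$, the projection $V_tV_t^*$ commutes with $P_\infty\oplus P_\infty$, and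
$$U_t=V_t\Bigl(\bigoplus_iP^n(s_i)\Bigr)V_t^*+(1-V_tV_t^*)(P_\infty\oplus P_\infty).$$
So $U_t$ is a unitary (respectively a projection). It is a finite rank perturbation of $P_\infty\oplus P_\infty$, norm continuous in $t$, with $U_0=\tilde P^n\oplus P_\infty$. Since $P^n(s_i)=P^{n'}(s_i')$, also $U_{\pi/2}=P_\infty\oplus\tilde P^{n'}$.

**Step 4 (the path almost commutes with $F$).** Let $b=b_a$, $\beta=(b_{s_is_j})_{ij}$, $\beta'=(b_{s_i's_j'})_{ij}$. The entries of $\beta-\beta'$ are at most $\eta$ in modulus, so $\|\beta-\beta'\|\le N\eta$. For $j\in\theta$ we have $s_j\in T_n$, so every $x$ with $b_{xs_j}\ne0$ lies in $S_n$. Likewise every $x$ with $b_{xs_j'}\ne0$ lies in $S_{n'}$. Hence for $j\in\theta$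
$$bV_t(\epsilon_j\otimes\zeta)=\cos t\sum_i\beta_{ij}\,\delta_{s_i}\otimes e_0\otimes\zeta\ \oplus\ \sin t\sum_i\beta'_{ij}\,\delta_{s_i'}\otimes e_0\otimes\zeta,$$
while $V_t(\beta\otimes1)(\epsilon_j\otimes\zeta)$ is the same expression with $\beta$ in both places. Since $D$ maps into the span of the $\epsilon_j\otimes\mathbb C^k$ with $j\in\theta$,
$$bV_tD=V_t(\beta\otimes1)D+\mathrm{Err}_t,\qquad\|\mathrm{Err}_t\|\le\sin t\,\|\beta'-\beta\|\,\|D\|\le2N\eta\sin t.$$
The same applies to $b^*$ and $D^*$. Taking adjoints, $DV_t^*b=D(\beta\otimes1)V_t^*+\mathrm{Err}'_t$ with the same bound. As $b$ commutes with $P_\infty\oplus P_\infty$,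
$$[U_t,b]=V_t[D,\beta\otimes1]V_t^*+\mathrm{Err}''_t,\qquad\|\mathrm{Err}_t''\|\le4N\eta\sin t.$$
At $t=0$ the error vanishes, so $\|[D,\beta\otimes1]\|=\|[\tilde P^n,b]\|\le\varepsilon/4$ by (2). Therefore, for all $t$,
$$\|[U_t,b_a]\|\le\tfrac\varepsilon4+4N\eta=\tfrac\varepsilon2,\qquad\|[U_t,a]\|\le\tfrac\varepsilon2+\tfrac\varepsilon8<\varepsilon.$$
So $(U_t)$ is a homotopy of $\varepsilon$-cycles for $F$. It gives $[\tilde P^n]+[P_\infty]=[P_\infty]+[\tilde P^{n'}]$, hence $c_n(F,\varepsilon)=c_{n'}(F,\varepsilon)$. $\square$

## 8. Limits along ultrafilters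

**Definition (ultrafilter).** An ultrafilter $\omega$ on $\mathbb N$ is a family of subsets of $\mathbb N$, not containing $\emptyset$, closed under supersets and finite intersections, and containing exactly one of $A$, $\mathbb N\setminus A$ for each $A\subseteq\mathbb N$. It is *free* if it contains no finite set.

*Example.* $\{A:n\in A\}$ is an ultrafilter, called principal. An ultrafilter that is not principal is free. A free one contains $[k,\infty)$ for every $k$. If $\mathbb N$ is partitioned into finitely many pieces, exactly one piece belongs to $\omega$.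

We recall Pospíšil's theorem: there are $2^{2^{\aleph_0}}$ free ultrafilters on $\mathbb N$. Here is an argument. There cannot be more. For the lower bound, replace $\mathbb N$ by the countable set $D$ of pairs $(A,\mathcal A)$ with $A\subset\mathbb N$ finite and $\mathcal A$ a set of subsets of $A$. For $Q\subseteq\mathbb N$ let $I_Q=\{(A,\mathcal A):A\cap Q\in\mathcal A\}$. Let $Q_1,\dots,Q_k,R_1,\dots,R_l$ be distinct. For each of the infinitely many finite $A$ large enough to distinguish all their traces, $(A,\{Q_i\cap A: i\le k\})$ lies in every $I_{Q_i}$ and in no $I_{R_j}$. So for each set $\mathcal S$ of subsets of $\mathbb N$, all finite intersections of members of $\{I_Q:Q\in\mathcal S\}\cup\{D\setminus I_Q:Q\notin\mathcal S\}$ are infinite. Hence there is a free ultrafilter containing these sets, and different $\mathcal S$ give different ultrafilters.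

**Construction.** Let $(P^{n,L})$ be a uniform family and $\omega$ an ultrafilter. By Lemma 3, $n\mapsto c_n(F,\varepsilon)$ has finitely many values. So there is a unique $c_\omega(F,\varepsilon)$ with $\{n:c_n(F,\varepsilon)=c_\omega(F,\varepsilon)\}\in\omega$.

**Coherence.** If $(F,\varepsilon)\le(G,\delta)$ in $\mathcal X'$, then for $L$ large the same operator $\tilde P^{n,L}$ represents both $c_n(G,\delta)$ and $c_n(F,\varepsilon)$, so $\phi(c_n(G,\delta))=c_n(F,\varepsilon)$ for every $n$. The sets of $n$ with $c_n(G,\delta)=c_\omega(G,\delta)$ and with $c_n(F,\varepsilon)=c_\omega(F,\varepsilon)$ are in $\omega$, so they intersect. Any $n$ in the intersection gives $\phi(c_\omega(G,\delta))=c_\omega(F,\varepsilon)$. Hence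
$$c_\omega=(c_\omega(F,\varepsilon))_{(F,\varepsilon)\in\mathcal X'}\in\mathcal L^*(X).$$

*Example.* On the comb, for the principal ultrafilter at $n$, $c_\omega=\Xi(g^n)$ with $g^n$ as in Section 5. The new classes are those of free ultrafilters.

## 9. Theorem 1: the free ultrafilter classes are independent modulo the image

Let $X$ have $(*)$. Let
$$h_n(x)=\lceil d(x,X\setminus B_n)\rceil\in\mathbb Z_{\ge0},\qquad f^{n,L}(x)=\exp\bigl(2\pi i\min(h_n(x)/L,1)\bigr)\in U(1).$$
By (c), $X\setminus B_n\ne\emptyset$. Since $|\lceil\alpha\rceil-\lceil\beta\rceil|\le1+|\alpha-\beta|$, we have $|h_n(x)-h_n(y)|\le1+d(x,y)$. Also $h_n(x)=0$ exactly when $x\notin B_n$, because balls are finite and the distance is attained. On the comb this is the family of Section 5.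

**Step 1 (this is an odd uniform family, $k=1$).** (U1): $f^{n,L}\ne1$ only on $T_{n,L}=\{0<h_n<L\}\subseteq\{x\in B_n:d(x,X\setminus B_n)\le L\}$, whose size is bounded in $n$ by (a). (U2): $|f^{n,L}(x)-f^{n,L}(y)|\le2\pi|h_n(x)-h_n(y)|/L$, so $c=2\pi$ works. (U3): $h_n$ is integer valued. For $L\le\Lambda$ only the integers $h<\Lambda$ give values other than $1$, and for each of these finitely many $h$ the value is continuous in $L$. (U4): the values are $1$ and $e^{2\pi ih/L}$ with integers $0<h<L$. So we get classes $c_\omega\in\mathcal L^1(X)$.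

For $M\subseteq\mathbb N$ let $\sigma_M$ be the permutation $\gamma_n(j)\mapsto\gamma_n(j+1)$ for $n\in M$ and the identity elsewhere. It is well defined because the $\gamma_n$ are injective with disjoint images. Put $w_M=w_{\sigma_M}$. By (b), $w_M\in E_s$.

**Step 2 (the integer detects whether $n\in M$).**

**Claim A.** For $L$ large (given $M$) and every $n$, $\kappa_{w_M}(\tilde f^{n,L})=-1$ if $n\in M$, and $=0$ if $n\notin M$.

*Proof.* Take $L>2(1+s)$ and $L\ge L_0$ for $(F,\varepsilon)=(\{w_M\},1)$ in Lemma 3. Put $h'=\min(h_n/L,1)$ and $\sigma=\sigma_M$. The operator $w_M\tilde fw_M^*\tilde f^*$ is diagonal, with entry $f(\sigma^{-1}x)\overline{f(x)}=\exp2\pi i(h'(\sigma^{-1}x)-h'(x))$ at $\delta_x\otimes e_0$ and $1$ elsewhere. Since $|h'(\sigma^{-1}x)-h'(x)|\le(1+s)/L<\frac12$, the principal logarithm of the entry is $2\pi i(h'(\sigma^{-1}x)-h'(x))$. If neither $x$ nor $\sigma^{-1}x$ is in $T_{n,L}$, both values of $h'$ are $0$ or $1$, so the difference is an integer of modulus less than $\frac12$, i.e. $0$. So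
$$\kappa_{w_M}(\tilde f^{n,L})=\sum_x\bigl(h'(\sigma^{-1}x)-h'(x)\bigr)$$
is a finite sum. Along $\gamma_i$, $i\in M$, the terms $h'(\gamma_i(j-1))-h'(\gamma_i(j))$ telescope to $\lim_{j\to-\infty}h'(\gamma_i(j))-\lim_{j\to+\infty}h'(\gamma_i(j))$; off these paths the terms are $0$. If $i\ne n$, both limits are $0$, as $\gamma_i(j)\notin B_n$ for $|j|$ large. If $i=n$, the first limit is $0$ by (c). For the second, $\gamma_n(j)\in B_n$ for large $j$. By injectivity and (a), $\gamma_n(j)$ eventually leaves each finite set $\{x\in B_n:d(x,X\setminus B_n)\le R\}$, so $h_n(\gamma_n(j))\to\infty$ and the limit is $1$. $\square$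

Let $\kappa_M:\mathcal L^1(X)\to\mathbb Z$ be evaluation at the index $(\{w_M\},1)$ followed by $\kappa_{w_M}$ (Lemma 1). If $M\in\omega$, some $n\in M$ has $c_n(\{w_M\},1)=c_\omega(\{w_M\},1)$; if $M\notin\omega$, some $n\notin M$ does. So Claim A gives
$$\kappa_M(c_\omega)=\begin{cases}-1&M\in\omega,\\0&M\notin\omega.\end{cases}\tag{3}$$

**Step 3 (elements of the image do not see far-out sets $M$).**

**Claim B.** For $g\in QK^1(X)$ there is $k_0$ with $\kappa_M(\Xi(g))=0$ for all $M\subseteq[k_0,\infty)$.

*Proof.* Write $g_{(E_s,1)}=[u]-[u']$ with $1$-cycles $u,u'$ for $E_s$. They do not depend on $M$. As $w_M\in E_s$, we have $(\{w_M\},1)\le(E_s,1)\in\mathcal X_s$, so $\Xi(g)_{(\{w_M\},1)}$ is the image of $g_{(E_s,1)}$ and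
$$\kappa_M(\Xi(g))=\kappa_{w_M}(u)-\kappa_{w_M}(u').$$
Let $S$ be the union of the finite sets that Lemma 2 gives for $u$ and $u'$. The images of the $\gamma_n$ are disjoint, so only finitely many meet $S$. If $M$ avoids those $n$, then $\sigma_M$ fixes $S$ pointwise. Since $\|[u,w_M]\|<1$ and $\|[u',w_M]\|<1$, both terms vanish. $\square$

**Step 4 (independence).** We show that the $c_\omega$, $\omega$ free, are linearly independent modulo $\operatorname{im}\Xi$. Let $\omega_1,\dots,\omega_l$ be distinct free ultrafilters and $m_i\in\mathbb Z$ with $m_1\ne0$, and suppose $\sum_im_ic_{\omega_i}=\Xi(g)$. For $i\ge2$ choose a set in $\omega_1$ not in $\omega_i$, and let $M$ be the intersection of these sets ($M=\mathbb N$ if $l=1$). Then $M\in\omega_1$ and $M\notin\omega_i$ for $i\ge2$. For every $k$ the set $M_k=M\cap[k,\infty)$ is in $\omega_1$, because $\omega_1$ is free, and is not in $\omega_i$ for $i\ge2$. By (3), $\kappa_{M_k}\bigl(\sum_im_ic_{\omega_i}\bigr)=-m_1\ne0$ for every $k$. By Claim B, $\kappa_{M_k}(\Xi(g))=0$ for large $k$. This is a contradiction.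

With $l=1$: no $c_\omega$ with $\omega$ free lies in the image of $\Xi$, so $\Xi$ is not surjective. By Pospíšil's theorem $\operatorname{coker}\Xi$ contains a free abelian group of rank $2^{2^{\aleph_0}}$. Taking $X=X_0$ disproves the conjecture. The cardinality statements remain.

## 10. Theorem 1: counting both groups

What follows holds in both degrees and for all $X$. All cycles in $M_k(B(H))$ lie in $M_k(\mathbb C)+M_k(K(H))$, which is a separable metric space.

**Step 1 (close cycles are joined by short paths).** If $u,u'$ are odd cycles with $\|u-u'\|\le\delta<2$, then $u^*u'=e^{iA}$ with $A$ self-adjoint, compact, $\|A\|<\pi$. The path $ue^{itA}$ runs through unitaries in $1+$compacts within $\delta$ of $u$.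

If $p,p'$ are even cycles in $M_k(B(H))$ with scalar projections $q,q'$ and $\|p-p'\|\le\delta<\frac14$, put
$$p_t=\chi_{(1/2,\infty)}\bigl((1-t)p+tp'\bigr).$$
The operator $(1-t)p+tp'$ is self-adjoint and within $\delta$ of $p$, so its spectrum lies within $\delta$ of $\{0,1\}$. Thus $p_t$ is a norm continuous path of projections from $p$ to $p'$, with $\|p_t-p\|\le2\delta$. Since $H$ is infinite-dimensional, $M_k(\mathbb C)$ embeds isometrically modulo compacts, so $\|q-q'\|\le\delta$. Hence $\chi_{(1/2,\infty)}((1-t)q+tq')$ is a scalar projection, and by functional calculus modulo compacts $p_t$ is a compact perturbation of it. Along either path, commutators with contractions change by at most $4\delta$.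

**Step 2 ($|QK^*(X)|\le2^{\aleph_0}$).** The pairs $(E_n,\frac1n)$, $n\ge1$, are cofinal in $\bigcup_r\mathcal X_r$: a pair $(F,\varepsilon)\in\mathcal X_r$ is dominated by $(E_n,\frac1n)$ as soon as $n\ge r$ and $\frac1n\le\varepsilon$. So an element of $QK^*(X)$ is determined by its components in $K^*_{1/n}(E_n)$, and each such component lies in the image of $K^*_{1/2n}(E_{2n})\to K^*_{1/n}(E_n)$. This image is countable. Indeed, if two $\frac1{2n}$-cycles for $E_{2n}$ in $M_k$ are within $\frac1{8n}$ of each other, then along the short path all commutators with elements of $E_{2n}\supseteq E_n$ have norm less than $\frac1{2n}+\frac4{8n}=\frac1n$, so they become homotopic in the target. By separability, countably many cycles represent all the images, for each $k$ and hence altogether, and they generate a countable group. Thus $QK^*(X)$ embeds in a countable product of countable groups. (We passed to a smaller tolerance because $E_n$ is infinite: the supremum of $\|[p,a]\|$ over $a\in E_n$ may equal $\frac1n$, leaving no slack.)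

**Step 3 ($|\mathcal L^*(X)|\le2^{2^{\aleph_0}}$).** Let $F$ be finite and $p$ an $\varepsilon$-cycle for $F$ in $M_k$. Then $\max_{a\in F}\|[p,a]\|<\varepsilon$, so for small $\delta$ the short paths from $p$ to cycles within $\delta$ run through $\varepsilon$-cycles. Hence homotopy classes are open in the separable space of $\varepsilon$-cycles in $M_k$, and there are countably many. So $K^*_\varepsilon(F)$ is countable. An operator on $\ell^2(X)$ is determined by countably many complex matrix entries, so $|\mathcal X'|\le2^{\aleph_0}$. Therefore $|\mathcal L^*(X)|\le\aleph_0^{2^{\aleph_0}}=2^{2^{\aleph_0}}$.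

**Step 4 (equality in degree $1$ under $(*)$).** The $c_\omega$, $\omega$ free, are pairwise distinct elements of $\mathcal L^1(X)$ by independence, so $|\mathcal L^1(X)|=2^{2^{\aleph_0}}>2^{\aleph_0}\ge|QK^1(X)|$, and the two groups are not isomorphic. This completes the proof of Theorem 1. $\blacksquare$

## 11. Theorem 2: groups with infinitely many ends

**Definition (ends).** The number of ends of a connected locally finite graph $\Gamma$ is the supremum, over finite vertex sets $K$, of the number of infinite components of $\Gamma\setminus K$. For a finitely generated group take a Cayley graph.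

*Example.* $\mathbb Z$ has $2$ ends. The Cayley graph of $F_2$ is the $4$-regular tree. Removing the ball of radius $R$ leaves $4\cdot3^R$ infinite components, so $F_2$ has infinitely many ends.

Let $G$ have infinitely many ends, with Cayley graph $\Gamma$ on which $G$ acts by left translation. The word metric is the path metric of $\Gamma$. It is proper with bounded geometry, and $(1,1)$-chain geodesic. Below, a set of vertices is called connected if the induced subgraph is.

**Step 1 (a connected cut set with four infinite pieces).** Choose a finite $K$ such that $\Gamma\setminus K$ has at least four infinite components. We may enlarge $K$ to a ball $K'$. Indeed $\Gamma\setminus K'$ has finitely many components, since each is adjacent to the finite set $K'$. So for an infinite component $C$ of $\Gamma\setminus K$ the infinite set $C\setminus K'$ is a union of finitely many components of $\Gamma\setminus K'$, one of which is infinite. So let $K$ be connected. Also $\Gamma\setminus K$ has finitely many components, each adjacent to $K$.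

**Step 2 (translates in general position).** Choose inductively $g_n\in G$, $n\in\mathbb N$, such that $g_nK$ is disjoint from a finite connected set $Q$ containing all $g_{n'}K$ with $n'<n$. This is possible because $gK\cap Q\ne\emptyset$ only for the finitely many $g\in QK^{-1}$. The property passes to subsequences. For each $n$, every later $g_{n'}K$ is connected and disjoint from $g_nK$, so it lies in one of the finitely many components of $\Gamma\setminus g_nK$. By pigeonhole and a diagonal argument (keep the first index, keep infinitely many later indices in one component, keep the first of those, and so on), pass to a subsequence such that for each $n$ all $g_{n'}K$ with $n'>n$ lie in one component of $\Gamma\setminus g_nK$. All $g_{n'}K$ with $n'<n$ lie in one component as well, namely the one containing the connected set $Q$. Call these at most two components *bad for $n$*.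

**Step 3 (disjoint pieces $Y_n$).** $\Gamma\setminus g_nK$ has at least four infinite components, so pick two distinct infinite ones $C_n^\pm$ that are not bad for $n$. Put $Y_n=C_n^-\cup g_nK\cup C_n^+$, which is connected. Let $n'\ne n$. Then $g_{n'}K$ lies in a component bad for $n$, so $Y_n$ is disjoint from $g_{n'}K$. As $Y_n$ is connected and contains $g_nK$, it lies in the component of $\Gamma\setminus g_{n'}K$ containing $g_nK$, which is bad for $n'$. But $Y_{n'}$ is disjoint from the components bad for $n'$. Hence $Y_n\cap Y_{n'}=\emptyset$.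

**Step 4 (paths and sets).** By König's lemma each of the infinite connected locally finite graphs $C_n^\pm$ contains an injective ray starting at a vertex adjacent to $g_nK$. Join the two rays by a simple path through the connected set $g_nK$. This gives an injective edge path $\gamma_n:\mathbb Z\to Y_n$, in $C_n^-$ near $-\infty$ and in $C_n^+$ near $+\infty$. Let $B_n=C_n^+$.

**Step 5 (checking $(*)$).** (a): a geodesic from $x\in B_n$ to a nearest point outside $B_n$ leaves $C_n^+$ at a vertex adjacent to $C_n^+$, and that vertex must be in $g_nK$. So $d(x,G\setminus B_n)\le R$ implies $d(x,g_nK)\le R$, and there are at most $|K|N_R$ such $x$. (b): the images lie in the disjoint sets $Y_n$, and $s=1$. (c): the statements for $\gamma_n$ hold by construction. For $i\ne n$, $\gamma_i$ stays in $Y_i$, which is disjoint from $B_n\subseteq Y_n$. $\blacksquare$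

## 12. Theorem 3: degree zero

In degree $0$ the cycles are projections. We turn a projection into a unitary by compressing a second unitary $v$ to it, and then use $\kappa_w$.

**Step 1 (a pairing with two commuting unitaries).** Let $v,w$ be commuting unitaries in the uniform Roe algebra, and let $p$ be an even $\frac1{10}$-cycle for $\{v,w\}$ with scalar projection $q$. The projection $q$ is determined by $p$, since a compact scalar matrix is $0$. Put
$$Z_p=pvp+1-p,\qquad Z_q=qvq+1-q.$$
As $v$ and $w$ commute with scalar matrices and with each other, $Z_q$ is unitary and commutes with $w$. We compute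
$$1-Z_p^*Z_p=pv^*(1-p)vp,\qquad(1-p)vp=(1-p)[v,p],$$
so $\|1-Z_p^*Z_p\|\le\|[p,v]\|^2<\frac1{100}$. Likewise $1-Z_pZ_p^*=pv(1-p)v^*p$ has norm less than $\frac1{100}$. So $Z_p$ is invertible, and $U_p=Z_p|Z_p|^{-1}$ is unitary with $\|U_p-Z_p\|=\|1-|Z_p|\|\le\|1-|Z_p|^2\|\le\frac1{100}$. Modulo compacts $Z_p\equiv Z_q$ and $|Z_p|\equiv1$, so $U_p\equiv Z_q$, and
$$u_p:=U_pZ_q^*\in1+\text{compacts}.$$
Since $[v,w]=0$, $[Z_p,w]=[p,w]vp+pv[p,w]-[p,w]$ has norm at most $3\|[p,w]\|$. As $Z_q$ commutes with $w$, $\|[u_p,w]\|=\|[U_p,w]\|\le0.3+0.02<1$.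

Along a homotopy of cycles, $p$ is norm continuous, and so is $q$, because $M_n(\mathbb C)$ embeds isometrically modulo compacts. Hence $u_p$ varies continuously. Moreover $u_{p\oplus p'}=u_p\oplus u_{p'}$ and $u_{p\oplus0}=u_p\oplus1$. So $p\mapsto\kappa_w(u_p)$ induces a homomorphism
$$\tau_{v,w}:K^0_{1/10}(\{v,w\})\to\mathbb Z.$$

**Step 2 (the spaces).** Let $Y$ be one of the following:

- $Y=X\times\mathbb Z$ with the $\ell^1$-metric, where $X$ has $(*)$;
- for $X=X_0$ and $x_0=(0,0)\notin\bigcup_nB_n$: the space $Y$ obtained from $X\sqcup(X\times\mathbb Z)$ by joining $x_0\in X$ to $(x_0,0)$ by an edge of length $1$, so that $d(x',(x,l))=d(x',x_0)+1+d(x_0,x)+|l|$ for $x'\in X$.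

Both are discrete, proper and of bounded geometry. For $X=X_0$ both carry graph path metrics, so they are $(1,1)$-chain geodesic.

**Step 3 (the projections).** We write down rank-one projections on $X\times\mathbb Z$ that wind once, like $f^{n,L}$, as $h_n$ grows. With $h_n$ as in Section 9 put $\chi(t)=\min(\max(t,0),1)$ and
$$\alpha(x)=\max\bigl(\min(\tfrac{h_n(x)}L,\,1,\,3-\tfrac{h_n(x)}L),\,0\bigr),\qquad z(x)=e^{2\pi i\chi(h_n(x)/L-1)},$$
$$\varphi(x,l)=\tfrac\pi2\,\alpha(x)\max(1-|l|/L,0),\qquad\zeta(x,l)=\begin{cases}1&l\le0,\\z(x)&l>0,\end{cases}$$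
$$\psi_{x,l}=(\cos\varphi,\ \zeta\sin\varphi)\in\mathbb C^2,\qquad P^{n,L}_{(x,l)}=\text{the projection onto }\mathbb C\psi_{x,l}.$$
Let $q=P_\infty$ be the projection onto $\mathbb Ce_1$, and put $P=q$ on $Y\setminus(X\times\mathbb Z)$. Note that
$$z(x)\ne1\ \Longrightarrow\ L<h_n(x)<2L\ \Longrightarrow\ \alpha(x)=1.\tag{4}$$

**Step 4 (this is an even uniform family on $Y$).** (U1): $P\ne q$ only where $0<h_n(x)<3L$ and $|l|<L$. By (a) the number of such points is bounded in $n$.

(U2): At $l=0$ the projection is the same whether we use $\zeta=1$ or $\zeta=z(x)$. This is clear if $z(x)=1$. If $z(x)\ne1$, then $\varphi(x,0)=\pi/2$ by (4), and $P$ is the projection onto $\mathbb Ce_2$ in both cases. So $P$ is given on $\{l\le0\}$ by the formula with $\zeta=1$, and on $\{l\ge0\}$ by the formula with $\zeta=z(x)$. For unit vectors, $\|P_\psi-P_{\psi'}\|\le2\|\psi-\psi'\|$, and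
$$\|\psi-\psi'\|\le|\varphi-\varphi'|+|\zeta-\zeta'|.\tag{5}$$
As $\alpha$ is a $1$-Lipschitz function of $h_n/L$, on each half we have $|\varphi-\varphi'|\le\frac\pi2(|h_n(x)-h_n(x')|+|l-l'|)/L$ and $|\zeta-\zeta'|\le2\pi|h_n(x)-h_n(x')|/L$. Therefore
$$\|P_{(x,l)}-P_{(x',l')}\|\le5\pi\,\bigl(|h_n(x)-h_n(x')|+|l-l'|\bigr)/L$$
on each half. If $l<0<l'$, pass through $(x,0)$: the bounds add up to the same right-hand side, since $|l|+|l'|=|l-l'|$. With $|h_n(x)-h_n(x')|\le1+d(x,x')$ this gives (U2) on $X\times\mathbb Z$ with $c=5\pi$. In the joined space, $P_{(x_0,0)}=q$ because $h_n(x_0)=0$. So for $x'$ in the $X$-part, $\|P_{(x,l)}-P_{x'}\|=\|P_{(x,l)}-P_{(x_0,0)}\|\le5\pi(1+d((x,l),(x_0,0)))/L\le5\pi(1+d((x,l),x'))/L$.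

(U3), (U4): $P_{(x,l)}$ depends only on the integers $h_n(x)$, $l$ and on $L$. For $L\le\Lambda$ only the finitely many pairs with $0<h_n<3\Lambda$, $|l|<\Lambda$ can give values other than $q$, and for each such pair $\psi$ is continuous in $L$.

So Lemma 3 and Section 8 give classes $c_\omega\in\mathcal L^0(Y)$.

**Step 5 (the unitaries).** Let $v$ be the permutation unitary of the shift $(x,l)\mapsto(x,l+1)$, and $w_M$ that of $(x,l)\mapsto(\sigma_M(x),l)$; both are the identity off $X\times\mathbb Z$. They commute and lie in $E_{r_0}$ for $Y$, with $r_0=\max(s,1)$.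

**Step 6 (the value of the pairing).**

**Claim C.** For $L$ large (given $M$) and every $n$, $\tau_{v,w_M}(\tilde P^{n,L})=1$ if $n\in M$, and $0$ otherwise.

*Proof.* Let $L\ge2$, $L\ge L_0$ for $(F,\varepsilon)=(\{v,w_M\},\frac1{10})$ in Lemma 3, and $L>7\pi(1+s)$. Put $p=\tilde P^{n,L}$, $w=w_M$. The subspace $\ell^2(X\times\mathbb Z)\otimes e_0\otimes\mathbb C^2$ and its orthogonal complement reduce both $p$ and $v$. On the complement $p=q$, so $U_p=Z_p=Z_q$ and $u_p=1$. We work on the subspace and omit $e_0$.

*Computing $U_p$.* With the inner product linear in the first slot,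
$$pvp\,(\psi_{x,l}\otimes\delta_{(x,l)})=\langle\psi_{x,l},\psi_{x,l+1}\rangle\,\psi_{x,l+1}\otimes\delta_{(x,l+1)}.$$
If $l\ne0$ or $z(x)=1$, then $\zeta(x,l)=\zeta(x,l+1)$. The coefficient is $\cos(\varphi(x,l)-\varphi(x,l+1))>0$, since the angles differ by at most $\frac\pi{2L}\le\frac\pi4$. If $l=0$ and $z(x)\ne1$, then $\psi_{x,0}=(0,1)$ by (4), and the coefficient is $\overline{z(x)}\sin\varphi(x,1)$ with $\varphi(x,1)=\frac\pi2(1-\frac1L)$, so $\sin\varphi(x,1)>0$. Thus $Z_p$ maps the orthonormal basis $\psi_{x,l}\otimes\delta_{(x,l)}$ of $\operatorname{ran}p$ to nonzero multiples of its members, shifting $l$ by one, and it is $1$ on $\operatorname{ran}(1-p)$. Dividing by $|Z_p|$ leaves the phases: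
$$U_p(\psi_{x,l}\otimes\delta_{(x,l)})=\theta_{x,l}\,\psi_{x,l+1}\otimes\delta_{(x,l+1)},\qquad\theta_{x,0}=\overline{z(x)},\quad\theta_{x,l}=1\ (l\ne0),$$
and $U_p=1$ on $\operatorname{ran}(1-p)$.

*Factoring $u_p$.* Let $W$ be multiplication by the unitary-valued function with $W_{x,l}e_1=\psi_{x,l}$ and $W_{x,l}e_2=(-\bar\zeta\sin\varphi,\cos\varphi)$. The two columns are orthonormal, and $W=1$ off a finite set of points. Let $D$ multiply $e_1\otimes\delta_{(x,0)}$ by $\overline{z(x)}$ and be $1$ elsewhere. By (4) and (a), $z\ne1$ only on a finite set. Extend $W,D$ by $1$ to the complement. Then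
$$U_p=WZ_qDW^*.$$
Indeed, the right side sends $\psi_{x,l}\otimes\delta_{(x,l)}$ successively to $e_1\otimes\delta_{(x,l)}$, $\theta_{x,l}e_1\otimes\delta_{(x,l)}$, $\theta_{x,l}e_1\otimes\delta_{(x,l+1)}$, $\theta_{x,l}\psi_{x,l+1}\otimes\delta_{(x,l+1)}$. It sends $W_{x,l}e_2\otimes\delta_{(x,l)}$ to $e_2\otimes\delta_{(x,l)}$, where $D$ and $Z_q$ act as $1$, and back. On the complement both sides are $Z_q$. Hence
$$u_p=W\cdot(Z_qDZ_q^*)\cdot(Z_qW^*Z_q^*).$$

*The three factors almost commute with $w$.* The operator $[W,w]w^*=W-wWw^*$ is block diagonal with blocks $W_{x,l}-W_{\sigma^{-1}x,l}$, where $\sigma=\sigma_M$. A matrix with columns $(\lambda,\mu)$ and $(-\bar\mu,\bar\lambda)$ has norm $\sqrt{|\lambda|^2+|\mu|^2}$, so the norm of this block is $\|\psi_{x,l}-\psi_{\sigma^{-1}x,l}\|$. For fixed $l$, the function $\zeta$ is either constantly $1$ or $z$, so (5) gives $\|[W,w]\|\le\frac{5\pi}2(1+s)/L$. (Between $l=0$ and $l=1$ the function $W$ jumps, but $w$ preserves $l$.) Likewise $\|[D,w]\|\le2\pi(1+s)/L$. Since $Z_q$ commutes with $w$, the three commutator norms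 add up to at most $7\pi(1+s)/L<1$. Now Lemma 1 applies, with part 1 used twice and then part 2, and also $\kappa_w(W^*)=-\kappa_w(W)$ since $2\|[W,w]\|<1$:
$$\kappa_w(u_p)=\kappa_w(W)+\kappa_w(D)-\kappa_w(W)=\kappa_w(D).$$

*Computing $\kappa_w(D)$.* Write $\chi_n(x)=\chi(h_n(x)/L-1)$, so $D$ multiplies $e_1\otimes\delta_{(x,0)}$ by $e^{-2\pi i\chi_n(x)}$. Then $wDw^*D^*$ has entry $\exp2\pi i(\chi_n(x)-\chi_n(\sigma^{-1}x))$ there, with $|\chi_n(x)-\chi_n(\sigma^{-1}x)|\le(1+s)/L<\frac12$. The difference is $0$ unless $x$ or $\sigma^{-1}x$ lies in the finite set $\{L<h_n<2L\}$, because otherwise both values are $0$ or $1$. So, telescoping as in Claim A,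
$$\kappa_w(D)=\sum_{i\in M}\Bigl(\lim_{j\to+\infty}\chi_n(\gamma_i(j))-\lim_{j\to-\infty}\chi_n(\gamma_i(j))\Bigr).$$
For $i\ne n$ both limits are $0$. For $i=n$ they are $1$ and $0$, since $h_n(\gamma_n(j))\to\infty$ as $j\to+\infty$ and $h_n(\gamma_n(j))=0$ near $-\infty$. So $\kappa_w(D)=1$ if $n\in M$ and $0$ otherwise. $\square$

**Step 7 (independence in degree $0$).** Let $\tau_M:\mathcal L^0(Y)\to\mathbb Z$ be evaluation at $(\{v,w_M\},\frac1{10})$ followed by $\tau_{v,w_M}$. By Claim C, as in (3), $\tau_M(c_\omega)=1$ if $M\in\omega$ and $0$ otherwise.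

For $g\in QK^0(Y)$ write $g_{(E_{r_0},1/10)}=[p]-[p']$. Since $v,w_M\in E_{r_0}$, $(\{v,w_M\},\frac1{10})\le(E_{r_0},\frac1{10})$, and $\tau_M(\Xi(g))=\kappa_{w_M}(u_p)-\kappa_{w_M}(u_{p'})$. Here $u_p,u_{p'}\in1+$compacts depend on $p,p'$ and the fixed $v$, but not on $M$. By Lemma 2 for $Y$ there is a finite $S\subseteq Y$ such that both terms vanish as soon as $w_M$ fixes $S$ pointwise; recall $\|[u_p,w_M]\|<1$ and $\|[u_{p'},w_M]\|<1$ from Step 1. The sets $\operatorname{im}\gamma_n\times\mathbb Z$ are disjoint and only finitely many meet $S$. So $\tau_M(\Xi(g))=0$ for all $M\subseteq[k_0,\infty)$ with $k_0$ large.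

If $\sum_im_ic_{\omega_i}=\Xi(g)$ with distinct free $\omega_1,\dots,\omega_l$ and $m_1\ne0$, choose $M$ and $M_k$ as in Step 4 of Section 9. Then $\tau_{M_k}$ of the left side is $m_1\ne0$ for all $k$, and of the right side is $0$ for large $k$, a contradiction. So the $c_\omega$, $\omega$ free, are linearly independent modulo $\operatorname{im}\Xi$. Hence $\Xi:QK^0(Y)\to\mathcal L^0(Y)$ is not surjective, and its cokernel contains a free abelian group of rank $2^{2^{\aleph_0}}$. By Section 10, $|\mathcal L^0(Y)|=2^{2^{\aleph_0}}>2^{\aleph_0}\ge|QK^0(Y)|$. With $Y=X\times\mathbb Z$ this is the first statement of Theorem 3.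

**Step 8 (both degrees at once).** Let $Y$ be the joined space with $X=X_0$. Degree $0$ is Step 7. For degree $1$ we check that $Y$ has $(*)$ with the $B_n$ and $\gamma_n$ of the comb, placed in the $X$-part. For $x\in B_n$, every point of $X\times\mathbb Z$ is at distance at least $d(x,x_0)+1$ from $x$, while $x_0\notin B_n$ is closer. So $d_Y(x,Y\setminus B_n)=d_X(x,X\setminus B_n)$ and (a) holds. Conditions (b) and (c) are unchanged. Theorem 1 applies to $Y$ in degree $1$. As $Y$ is $(1,1)$-chain geodesic of bounded geometry, this proves the second statement of Theorem 3. $\blacksquare$
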